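\title{Clique factors in randomly perturbed hypergraphs via spread tilings}

\begin{abstract}
Let $H$ be an $n$-vertex $k$-uniform hypergraph in which every set of $k-1$ vertices lies in at least $\alpha n$ edges, and add every $k$-set as a new edge independently with probability $p$. We prove that for $k\ge 2$, $t\ge k-1$ and $(t+1)\mid n$, the resulting hypergraph asymptotically almost surely has a $K^{(k)}_{t+1}$-factor once $p\ge C(\alpha)\,n^{-t/\binom{t+1}{k}}$. For $k\ge3$ this confirms a conjecture posed by Chang, Han, Morris and Sun. For $t\ge k$ it suffices that $H$ has $\alpha n^k$ edges, with no degree condition, and for $t=k-1$ it suffices that every vertex lies in $\alpha n^{k-1}$ edges. The order of $p$ is optimal for $\alpha<1/(t+1)$. The proof for $t\ge k$ tiles most vertices greedily with random edges and finishes with tiles that each take one edge from $H$; the remaining edges of these tiles form a spread random set, which the Park--Pham theorem finds in the random hypergraph.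
\end{abstract}

\section{Introduction}\label{sec:intro}

A \emph{$k$-graph} $H$ consists of a vertex set $V(H)$ and a set $E(H)$ of $k$-element subsets of $V(H)$, its edges; we write $v(H)$ and $e(H)$ for the numbers of vertices and edges. The \emph{minimum codegree} $\delta_{k-1}(H)$ is the minimum, over all $(k-1)$-sets $S\subseteq V(H)$, of the number of edges containing $S$. For a fixed $k$-graph $F$, an \emph{$F$-tiling} of $H$ is a collection of pairwise vertex-disjoint copies of $F$ in $H$, its \emph{tiles}, and an \emph{$F$-factor} is an $F$-tiling that covers every vertex. We write $K^{(k)}_{t+1}$ for the complete $k$-graph on $t+1$ vertices, where $t\ge k-1$. For $t=k-1$ it is a single edge, and a factor is a perfect matching.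

Given an $n$-vertex $k$-graph $H$, let $H^{(k)}(n,p)$ be the binomial random $k$-graph on $V(H)$, in which each $k$-set is an edge independently with probability $p$, and let $H\cup H^{(k)}(n,p)$ be the $k$-graph on $V(H)$ whose edge set is the union of the two edge sets. We ask how large $p$ must be so that this union has a $K^{(k)}_{t+1}$-factor for \emph{every} $H$ with $\delta_{k-1}(H)\ge\alpha n$, where $\alpha>0$ is a small constant.

Throughout, $k\ge2$, $\log$ is the natural logarithm, and $n\in r\mathbb N$ means that $r$ divides $n$. An event holds \emph{asymptotically almost surely} (a.a.s.) if its probability tends to $1$ as $n\to\infty$. ``Large $n$'' and all rates of convergence depend only on the fixed parameters and never on $H$ itself.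

\subsection*{Which $p$ to expect}
Put $r=t+1$, $M=\binom{t+1}{k}$ and $\theta=t/M$, and call a copy of $K^{(k)}_{t+1}$ a clique.

The dense part can be of little help. For a set $A$ of $\lceil\alpha n\rceil$ vertices let $H_A$ consist of all $k$-sets that meet $A$. Its minimum codegree is at least $\alpha n$, but at most $|A|$ tiles of a tiling meet $A$. If $\alpha<1/r$, then a factor of $H_A\cup H^{(k)}(n,p)$, which has $n/r$ tiles, contains a linear number of tiles all of whose edges are random. The expected number of cliques in $H^{(k)}(n,p)$ is of order $n^{t+1}p^{M}$, and this is $o(n)$ when $p=o(n^{-\theta})$. So $p$ must have order at least $n^{-\theta}$.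

At $p=Cn^{-\theta}$ the random part alone comes close to a factor and falls short. The expected number of cliques through a given vertex is $\binom{n-1}{t}p^M$, which tends to the constant $C^M/t!$. For large $C$ one can greedily tile all but a small fraction of the vertices (Lemma~\ref{lem:almost}), but for every $C$ a positive fraction of the vertices lies in no clique at all (Lemma~\ref{lem:uncovered}). For $k=2$ and $t=1$ this is the statement that a random graph with $p=C/n$ has an almost perfect matching and also linearly many isolated vertices. The natural guess is that the edges of $H$ repair this local defect, so that $p=Cn^{-\theta}$ is enough. This guess is correct.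

\begin{theorem}\label{thm:main}
Let $k\ge2$, $t\ge k-1$ and $\alpha>0$. There is $C>0$ such that for large $n\in(t+1)\mathbb N$, every $n$-vertex $k$-graph $H$ with $\delta_{k-1}(H)\ge\alpha n$ and every $p\ge Cn^{-t/\binom{t+1}{k}}$, a.a.s.\ $H\cup H^{(k)}(n,p)$ has a $K^{(k)}_{t+1}$-factor.
\end{theorem}

For $k\ge3$ this statement is a conjecture posed by Chang, Han, Morris and Sun~\cite{CHMS}.

\subsection*{Weaker hypotheses}
Theorem~\ref{thm:main} follows from two theorems that ask less of $H$. The first concerns general tiles. For a $k$-graph $F$ with at least one edge let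
\[
m(F)=\max\Big\{\frac{e(J)}{v(J)-1}:\ J\subseteq F,\ e(J)\ge1\Big\},
\]
and let $m(F)=0$ if $F$ has no edge. The expected number of copies of $J$ in $H^{(k)}(n,p)$ has order $n^{v(J)}p^{e(J)}$, which is at least $n$ exactly when $p\ge n^{-(v(J)-1)/e(J)}$. Thus $n^{-1/m(F)}$ is the order of $p$ from which on every subgraph of $F$ with an edge is expected to appear linearly often, as it must if linearly many disjoint copies of $F$ are to appear. For an edge $e_0$ of $F$, let $F-e_0$ be $F$ with $e_0$ deleted and all vertices kept.

\begin{theorem}\label{thm:dense}
Let $F$ be a $k$-graph on $r$ vertices with $e(F)\ge2$ that has an edge $e_0$ with $m(F-e_0)<m(F)$. For every $\alpha>0$ there is $C>0$ such that for large $n\in r\mathbb N$, every $n$-vertex $k$-graph $H$ with $e(H)\ge\alpha n^k$ and every $p\ge Cn^{-1/m(F)}$, a.a.s.\ $H\cup H^{(k)}(n,p)$ has an $F$-factor. One may take $C=K\alpha^{-K}$ with $K=K(F)$.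
\end{theorem}

This covers cliques with $t\ge k$. There $H$ needs no degree condition: it may have linearly many isolated vertices. For a single edge, a condition on the degrees of vertices suffices.

\begin{theorem}\label{thm:matching}
For every $\alpha>0$ there is $C>0$ such that for large $n\in k\mathbb N$, every $n$-vertex $k$-graph $H$ in which each vertex lies in at least $\alpha n^{k-1}$ edges and every $p\ge Cn^{-(k-1)}$, a.a.s.\ $H\cup H^{(k)}(n,p)$ has a perfect matching.
\end{theorem}

The following proposition shows in which respects these results cannot be improved.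

\begin{proposition}\label{prop:lower}
Let $t\ge k-1$, $r=t+1$, $M=\binom{t+1}{k}$ and $\theta=t/M$.
\begin{enumerate}
\item[(a)] Let $0<\alpha<1/r$ and let $C>0$ satisfy $C^{M}/t!<\log\frac1{r\alpha}$. For large $n\in r\mathbb N$ there are $n$-vertex $k$-graphs $H$ with $\delta_{k-1}(H)\ge\alpha n$ such that for $p=Cn^{-\theta}$ a.a.s.\ $H\cup H^{(k)}(n,p)$ has no $K^{(k)}_{t+1}$-factor. Hence for each $\alpha<1/r$ the order $n^{-\theta}$ in Theorem~\ref{thm:main} is optimal, the constant there must satisfy $C(\alpha)\ge(t!\log\frac1{r\alpha})^{1/M}$, and $\alpha$ cannot be replaced by a function that tends to $0$.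
\item[(b)] For $t=k-1$ the condition $e(H)\ge\alpha n^k$ alone does not suffice: for $0<\alpha<1/k!$ and large $n\in k\mathbb N$ there are $n$-vertex $k$-graphs $H$ with $e(H)\ge\alpha n^k$ such that for every fixed $C>0$ and $p=Cn^{-(k-1)}$, with probability at least $\mathrm e^{-C/(k-1)!}-o(1)$ the $k$-graph $H\cup H^{(k)}(n,p)$ has no perfect matching.
\item[(c)] Let $F$ be any $k$-graph with $e(F)\ge1$ and let $0<\alpha<1/v(F)$. For large $n\in v(F)\mathbb N$ there are $n$-vertex $k$-graphs $H$ with $\delta_{k-1}(H)\ge\alpha n$ such that for $p=o(n^{-1/m(F)})$ a.a.s.\ $H\cup H^{(k)}(n,p)$ has no $F$-factor.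
\end{enumerate}
\end{proposition}

For $t\ge k$, a constant $C(\alpha)$ polynomial in $1/\alpha$ suffices in Theorem~\ref{thm:main}, while part~(a) gives a lower bound that is a power of $\log(1/\alpha)$. We do not determine the exact growth of $C(\alpha)$.

Section~\ref{sec:cliques} derives Theorem~\ref{thm:main} from Theorems~\ref{thm:dense} and~\ref{thm:matching}. Section~\ref{sec:almost} finds almost perfect tilings in the random part. Section~\ref{sec:triangles} shows on triangles how such a tiling is completed, Section~\ref{sec:box} prepares $H$ for the general case, and Section~\ref{sec:dense} proves Theorem~\ref{thm:dense}. Sections~\ref{sec:matching} and~\ref{sec:lower} prove Theorem~\ref{thm:matching} and Proposition~\ref{prop:lower}.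

\section{The density of a clique, and the proof of Theorem~\ref{thm:main}}\label{sec:cliques}

\begin{lemma}\label{lem:clique}
The function $\varphi(a)=\binom ak/(a-1)$ is strictly increasing on the integers $a\ge k$. Consequently, for $t\ge k-1$ and $F=K^{(k)}_{t+1}$ we have $m(F)=\binom{t+1}{k}/t$, and $m(F-e_0)<m(F)$ for every edge $e_0$ of $F$.
\end{lemma}

\begin{proof}
Since $\binom{a+1}{k}/\binom ak=\frac{a+1}{a+1-k}$, the inequality $\varphi(a+1)>\varphi(a)$ is equivalent to $\frac{a+1}{a+1-k}>\frac{a}{a-1}$, that is, to $a^2-1>a^2+a-ak$, that is, to $a(k-1)>1$. This holds for $a\ge k\ge2$.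

A subgraph $J\subseteq F$ with an edge has $a$ vertices for some $k\le a\le t+1$ and at most $\binom ak$ edges, so $e(J)/(a-1)\le\varphi(a)\le\varphi(t+1)$, with equality for $J=F$. Thus $m(F)=\varphi(t+1)$. Now let $J\subseteq F-e_0$ have an edge. If $a\le t$, then $e(J)/(a-1)\le\varphi(t)<\varphi(t+1)$. If $a=t+1$, then $e(J)/(a-1)\le\big(\binom{t+1}{k}-1\big)/t<\varphi(t+1)$.
\end{proof}

For example, $K^{(3)}_4$ has $m=4/3$, while the subgraphs of $K^{(3)}_4-e_0$ with one, two and three edges give the ratios $1/2$, $2/3$ and $1$, so $m(K^{(3)}_4-e_0)=1$.

\begin{proof}[Proof of Theorem~\ref{thm:main} from Theorems~\ref{thm:dense} and~\ref{thm:matching}]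
Let $\delta_{k-1}(H)\ge\alpha n$ and $\alpha'=\alpha/(2\,k!)$. Count pairs of an edge and a $(k-1)$-set inside it. Every edge contains $k$ such sets, so $e(H)\ge\frac{\alpha n}{k}\binom{n}{k-1}\ge\alpha'n^k$ for large $n$. Every edge through a vertex $v$ contains $k-1$ such sets through $v$, so $v$ lies in at least $\frac{\alpha n}{k-1}\binom{n-1}{k-2}\ge\alpha'n^{k-1}$ edges for large $n$.

If $t=k-1$, then $t/\binom{t+1}{k}=k-1$ and a factor is a perfect matching; apply Theorem~\ref{thm:matching} with $\alpha'$. If $t\ge k$, then $F=K^{(k)}_{t+1}$ has at least two edges, and by Lemma~\ref{lem:clique} it satisfies the hypothesis of Theorem~\ref{thm:dense} and has $1/m(F)=t/\binom{t+1}{k}$; apply Theorem~\ref{thm:dense} with $\alpha'$.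
\end{proof}

\begin{remark}
Call $F$ \emph{strictly $1$-balanced} if $e(J)/(v(J)-1)<e(F)/(v(F)-1)$ for every proper subgraph $J$ of $F$ with an edge. Every subgraph of $F-e_0$ is a proper subgraph of $F$, so Theorem~\ref{thm:dense} applies to every strictly $1$-balanced $F$ with at least two edges, with any edge $e_0$.
\end{remark}

\section{Almost perfect tilings in the random part}\label{sec:almost}

For a finite set $\Omega$ and $p\in[0,1]$, let $\Omega_p$ be the random subset that contains each element independently with probability $p$; the edge set of $H^{(k)}(n,p)$ is the case where $\Omega$ is the set of all $k$-sets of vertices. A family $\mathcal F\subseteq2^\Omega$ is \emph{increasing} if it is closed under taking supersets. We use two elementary facts. First, $\mathbb P(\Omega_p\in\mathcal F)$ is nondecreasing in $p$ for increasing $\mathcal F$. Second, the union of independent sets $\Omega_{p_1},\dots,\Omega_{p_j}$ is distributed as $\Omega_{p'}$ with $p'=1-\prod_i(1-p_i)\le\sum_ip_i$. Having a factor together with $H$ is an increasing property of the random edge set, so Theorems~\ref{thm:dense} and~\ref{thm:matching} need only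 be proved for one edge probability that is at most the stated bound.

\begin{theorem}[Janson's inequality {\cite[Theorems 2.14 and 2.18]{JLR}}]\label{thm:janson}
Let $\mathcal A$ be a family of subsets of $\Omega$, let $I_A$ be the indicator of the event $A\subseteq\Omega_p$, and let $Z=\sum_{A\in\mathcal A}I_A$ and $\lambda=\mathbb EZ$. Let $\bar\Delta=\sum\mathbb E\,I_AI_B$ over all ordered pairs $(A,B)$ with $A\cap B\ne\emptyset$, including the pairs with $A=B$, and let $\Delta$ be the same sum over the pairs with $A\ne B$. Then
\[
\mathbb P(Z=0)\le\exp\big(-\lambda^2/(2\bar\Delta)\big)\qquad\text{and}\qquad\mathbb P(Z=0)\le\exp(-\lambda+\Delta/2).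
\]
\end{theorem}

To tile greedily we need a copy of $F$ in whatever set of vertices is still uncovered. That set depends on the random edges, so we need the property for all large sets at once, and a union bound over $2^n$ sets requires failure probability $\mathrm e^{-n}$ for each. The definition of $m(F)$ is what makes the exponent in Janson's inequality linear in $n$.

\begin{lemma}\label{lem:almost}
Let $F$ be a $k$-graph on $r$ vertices with $e(F)\ge1$, and let $\theta=1/m(F)$. There is a constant $K_F$ such that for all $\mu\in(0,1]$ and $C_1\ge K_F\mu^{-r}$, with $p_1=C_1n^{-\theta}$, a.a.s.\ every set of at least $\mu n$ vertices contains a copy of $F$ in $H^{(k)}(n,p_1)$.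
\end{lemma}

\begin{proof}
We may assume that $F$ has no isolated vertices. Indeed, deleting them does not change $m(F)$, it does not increase $\mu^{-r}$, and a copy of the smaller $k$-graph inside a set of at least $r$ vertices extends to a copy of $F$ by adding vertices of that set.

Let $n_0=\lceil\mu n\rceil$ and fix a set $U$ of $n_0$ vertices. For each $r$-set $R\subseteq U$ fix one copy $F_R$ of $F$ with vertex set $R$, and let $\mathcal A$ be the family of the edge sets $E(F_R)$; these are distinct, since $F$ has no isolated vertices. Then $\lambda=\binom{n_0}{r}p_1^{e(F)}\ge(n_0/r)^rp_1^{e(F)}$.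

Let $\mathcal J$ be the set of subgraphs of $F$ that are formed by a nonempty set of edges and the vertices in them, so $|\mathcal J|\le2^{e(F)}$. If $F_R$ and $F_{R'}$ share an edge, their common edges form the image in $F_R$ of some $J\in\mathcal J$. For given $J$ there are at most $n_0^r$ choices of $R$ and then at most $n_0^{r-v(J)}$ choices of $R'$, because $R'$ contains the $v(J)$ vertices of that image, and both copies are present with probability $p_1^{2e(F)-e(J)}$. Hence
\[
\bar\Delta\le\sum_{J\in\mathcal J}n_0^{2r-v(J)}p_1^{2e(F)-e(J)},
\qquad
\frac{\lambda^2}{\bar\Delta}\ge\frac1{K'}\min_{J\in\mathcal J}n_0^{v(J)}p_1^{e(J)},\quad\text{where }K'=r^{2r}2^{e(F)}.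
\]
Take $K_F=2K'$, so that $C_1\ge1$. Every $J\in\mathcal J$ satisfies $e(J)/(v(J)-1)\le1/\theta$, that is, $v(J)-\theta e(J)\ge1$. Therefore
\[
n_0^{v(J)}p_1^{e(J)}\ge\mu^{r}C_1^{e(J)}n^{v(J)-\theta e(J)}\ge\mu^rC_1n\ge2K'n .
\]
By the first bound of Theorem~\ref{thm:janson}, $U$ contains no copy of $F$ with probability at most $\mathrm e^{-n}$. There are at most $2^n$ sets $U$, and $(2/\mathrm e)^n\to0$. Every set of at least $\mu n$ vertices contains a set of $n_0$ vertices.
\end{proof}

\section{Completing a tiling: triangles and spread}\label{sec:triangles}

After the greedy step a set $W$ of linearly many vertices remains, and by Lemma~\ref{lem:uncovered} below we cannot expect to tile it with random edges only. The plan is to tile $W$ with copies of $F$ in which the edge $e_0$ comes from $H$ and only the sparser $k$-graph $F-e_0$ comes from a second, independent random $k$-graph $G$. We look at the smallest case, $k=2$ and $F=K_3$. Here $m(F)=3/2$, so $p=Cn^{-2/3}$, and $F-e_0$ is a path with two edges, with $m(F-e_0)=1$. Let $|W|=3N$ with $N$ linear in $n$. We want $N$ disjoint triangles, each made of an edge of $H$ and an apex that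 is joined in $G$ to both ends of this edge.

\subsection*{A fixed matching fails}
Suppose we first fix disjoint edges $e_1,\dots,e_N$ of $H$ in $W$ and then look for the apexes. The expected number of vertices joined in $G$ to both ends of $e_1$ is at most $np^2=C^2n^{-1/3}$, so a.a.s.\ $e_1$ has no apex. On the other hand, if $H$ has order $n^2$ edges in $W$, then a given vertex is an apex of order $n^2p^2=C^2n^{2/3}$ of them in expectation. There is ample room, provided that the matching in $H$ may depend on $G$. We therefore have to show that $G$ contains one member of a very large family of edge sets, one for each admissible tiling of $W$. The tool for this is a probability distribution on the family that is not concentrated on any small pattern of edges.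

\subsection*{Spread random sets}
A random subset $\Phi$ of a finite set $\Omega$ is \emph{$q_0$-spread} if $\mathbb P(S\subseteq\Phi)\le q_0^{|S|}$ for all $S\subseteq\Omega$. Let $\mathcal F\subseteq2^\Omega$ be increasing, $\mathcal F\ne\emptyset$ and $\mathcal F\ne2^\Omega$. Let $p_c(\mathcal F)$ be the $p$ with $\mathbb P(\Omega_p\in\mathcal F)=1/2$, and let $\ell(\mathcal F)$ be the maximum of $2$ and the largest size of a minimal member of $\mathcal F$. Let $q(\mathcal F)$ be the largest $q\in[0,1]$ for which there is $\mathcal G\subseteq2^\Omega$ such that every member of $\mathcal F$ contains a member of $\mathcal G$ and $\sum_{S\in\mathcal G}q^{|S|}\le1/2$. Such a $\mathcal G$ is a first-moment obstruction: the sum bounds the probability that $\Omega_q$ contains a member of $\mathcal G$, so $q(\mathcal F)\le p_c(\mathcal F)$. The theorem of Park and Pham says that up to a logarithmic factor there is no other obstruction.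

\begin{theorem}[Park--Pham \cite{PP}]\label{thm:pp}
There is a universal constant $K_0$ such that $p_c(\mathcal F)\le K_0\,q(\mathcal F)\log\ell(\mathcal F)$ for every finite set $\Omega$ and every increasing $\mathcal F\subseteq2^\Omega$ with $\mathcal F\ne\emptyset$ and $\mathcal F\ne2^\Omega$.
\end{theorem}

We use it in the following form. A \emph{value} of $\Phi$ is a set that $\Phi$ equals with positive probability.

\begin{lemma}\label{lem:spread}
Let $\Phi$ be a $q_0$-spread random subset of $\Omega$ all of whose values are nonempty and have size at most $\ell$, where $\ell\ge2$. If $j\ge1$ is an integer and $jK_0q_0\log\ell\le p\le1$, then $\Omega_p$ contains a value of $\Phi$ with probability at least $1-2^{-j}$.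
\end{lemma}

\begin{proof}
Let $\mathcal F$ be the family of subsets of $\Omega$ that contain a value of $\Phi$. It is increasing and nonempty, and $\emptyset\notin\mathcal F$. Its minimal members are values of $\Phi$, so $\ell(\mathcal F)\le\ell$. Suppose that $q(\mathcal F)>q_0$, witnessed by $\mathcal G$. Every value of $\Phi$ contains a member of $\mathcal G$, so
\[
1\le\sum_{S\in\mathcal G}\mathbb P(S\subseteq\Phi)\le\sum_{S\in\mathcal G}q_0^{|S|}\le\sum_{S\in\mathcal G}q(\mathcal F)^{|S|}\le\frac12,
\]
a contradiction. Hence $q(\mathcal F)\le q_0$, and Theorem~\ref{thm:pp} gives $p_c(\mathcal F)\le p/j$. The union of $j$ independent copies of $\Omega_{p/j}$ lies in $\mathcal F$ unless none of the copies does, which has probability at most $2^{-j}$. This union is distributed as $\Omega_{p'}$ with $p'\le p$.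
\end{proof}

The set $\Phi$ is only a device for certifying that $q(\mathcal F)$ is small; it is independent of the random $k$-graph, and the conclusion concerns its possible values only.

\subsection*{A random matching succeeds}
Consider the ideal situation in which $W$ is partitioned into sets $X_1,X_2,Z$ of size $N$ and $H$ contains all edges between $X_1$ and $X_2$. Order each of the three sets uniformly at random, independently, as $x_1^1,\dots,x_N^1$ and $x_1^2,\dots,x_N^2$ and $x_1^3,\dots,x_N^3$, and let $\Phi$ consist of the $2N$ pairs $x_i^1x_i^3$ and $x_i^2x_i^3$. If $G$ contains a value of $\Phi$, then the corresponding triples $\{x_i^1,x_i^2,x_i^3\}$ form a triangle factor of $W$ in $H\cup G$. Now $\Phi$ is the union of a uniformly random perfect matching between $X_1$ and $Z$ and an independent one between $X_2$ and $Z$. A uniformly random bijection between two $L$-sets satisfies $h$ compatible prescriptions with probability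
\begin{equation}\label{eq:bijection}
\frac{(L-h)!}{L!}=\frac{1}{\binom Lh\,h!}\le\Big(\frac hL\Big)^h\Big(\frac{\mathrm e}h\Big)^h=\Big(\frac{\mathrm e}{L}\Big)^h\qquad(1\le h\le L).
\end{equation}
Applying \eqref{eq:bijection} to each of the two matchings shows that $\Phi$ is $(\mathrm e/N)$-spread. Lemma~\ref{lem:spread} with $\ell=2N$ and $j=\lceil\log n\rceil$ then finds a value of $\Phi$ in $G$ a.a.s.\ for $p$ of order $n^{-1}\log^2n$, far below $n^{-2/3}$. By contrast, if the edges $x_i^1x_i^2$ are fixed and only $Z$ is ordered at random, then the two pairs $x_1^1z$, $x_1^2z$ lie in $\Phi$ with probability $1/N$, so the spread is no better than $N^{-1/2}$.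

The logarithms that Lemma~\ref{lem:spread} costs are absorbed by the polynomial gap between $n^{-1/m(F-e_0)}$ and $n^{-1/m(F)}$. Three things are missing for the general case. The $k$-graph $H$ is merely dense, so we must find sets $X_1,\dots,X_k$ in which a matching can be built with many choices at every step. We do not control which vertices the greedy step leaves, so $W$ must be arranged around these sets. And for general $F$ the spread must be computed from $m(F-e_0)$.

\section{A box that is dense everywhere}\label{sec:box}

A \emph{box} is a tuple $(Y_1,\dots,Y_k)$ of disjoint nonempty vertex sets. An edge of $H$ \emph{crosses} the box if it has exactly one vertex in each $Y_j$. Let $e_H(Y_1,\dots,Y_k)$ be the number of crossing edges, and call $e_H(Y_1,\dots,Y_k)/\prod_j|Y_j|\in[0,1]$ the \emph{density} of the box.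

A dense box is not enough for us. We shall reserve the $km$ vertices of a box with sides of size $m$, so they all belong to $W$, and $W$ is to be tiled by $N$ tiles with $r$ vertices, each containing one crossing edge. This forces $rN\ge km$, and $r$ may be as small as $k+1$. So the matching of crossing edges has to use more than a fraction $k/(k+1)$ of each side, whereas all crossing edges of a dense box could meet a small part of one side. We need a box in which all sub-boxes with sides of size $m/(k+2)$ are still dense. A density increment argument provides it: if some such sub-box is sparse, another one is denser than the whole box, and this cannot happen too often.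

\begin{lemma}\label{lem:box}
Let $r\ge k+1$, $s=k+2$ and $\alpha>0$. Let $I$ be the least integer with $(1+s^{-k}/2)^I\ge1/\alpha$, and let $c=s^{-I}/(2r)$. If $n$ is large and $H$ is an $n$-vertex $k$-graph with $e(H)\ge\alpha n^k$, then there is a box $(X_1,\dots,X_k)$ whose sides have a common size $m$, with $s\mid m$ and $cn\le m\le n/r$, such that $e_H(Y_1,\dots,Y_k)\ge\alpha(m/s)^k$ whenever $Y_j\subseteq X_j$ and $|Y_j|\ge m/s$ for all $j$.
\end{lemma}

\begin{proof}
Since $e(H)\le n^k/k!$, we have $\alpha\le1/2$ and $I\ge1$. Let $x=s^{-k}$ and $m_0=s^{I+1}\lfloor n/(rs^{I+1})\rfloor$, so that $n/(2r)\le m_0\le n/r$ for large $n$. Take a uniformly random box $(V_1,\dots,V_k)$ with sides of size $m_0$. For distinct vertices $v_1,\dots,v_k$, the probability that $v_j\in V_j$ for all $j$ is $m_0^k/\big(n(n-1)\cdots(n-k+1)\big)\ge m_0^k/n^k$, and an edge has $k!$ orderings. Hence $\mathbb E\,e_H(V_1,\dots,V_k)\ge k!\,\alpha m_0^k\ge2\alpha m_0^k$, and some such box has density at least $2\alpha$. This is the box of stage $0$.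

Suppose that at stage $i$ we have a box $(X_1,\dots,X_k)$ with sides of size $m_i=m_0s^{-i}$ and density $d_i\ge2\alpha(1+x/2)^i$. Since $d_i\le1$, we have $(1+x/2)^i\le1/(2\alpha)<1/\alpha$, so $i<I$ and $s\mid m_i$. If every sub-box with sides of size $m_i/s$ has density at least $d_i/2$, stop. Otherwise let $(Y_1,\dots,Y_k)$ be such a sub-box of density less than $d_i/2$, and partition each $X_j$ into $s$ sets of size $m_i/s$, one of which is $Y_j$. This splits the box into $s^k=1/x$ sub-boxes of equal size, and $d_i$ is the average of their densities. So the other $1/x-1$ sub-boxes have average density at least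
\[
\frac{d_i/x-d_i/2}{1/x-1}=d_i\,\frac{1-x/2}{1-x}\ge d_i\Big(1+\frac x2\Big),
\]
where the last step holds because $(1+x/2)(1-x)=1-x/2-x^2/2$. A sub-box of at least this density is the box of stage $i+1$.

Every stage that is reached has $i<I$, so the process stops at such a stage. Put $m=m_i\ge m_0s^{-I}\ge cn$. All sub-boxes with sides of size exactly $m/s$ have density at least $d_i/2\ge\alpha$, and larger sets $Y_j$ contain subsets of size $m/s$.
\end{proof}

\section{Proof of Theorem~\ref{thm:dense}}\label{sec:dense}

\subsection*{Parameters}
We may assume $\alpha\le1/2$, since otherwise no $H$ satisfies the hypothesis. Since $e(F)\ge2$, we have $r\ge k+1$ and $F-e_0$ has an edge. Let $\theta=1/m(F)$ and $\theta'=1/m(F-e_0)$, so $\theta'>\theta$ by hypothesis, and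
\begin{equation}\label{eq:sparse}
v(J)-1\ge\theta'e(J)\qquad\text{for every }J\subseteq F-e_0\text{ with }e(J)\ge1.
\end{equation}
Let $s$, $I$, $c$, $m$ and $(X_1,\dots,X_k)$ be as in Lemma~\ref{lem:box}, and put
\[
X=X_1\cup\dots\cup X_k,\qquad N=m-\frac ms=\frac{k+1}{k+2}\,m,\qquad\mu=\frac cs .
\]
Here $N$ is the number of tiles that will use an edge of $H$: it is as many disjoint crossing edges as Lemma~\ref{lem:box} lets us choose one after another. We have $rN<rm\le n$, and since $(k+1)^2=k(k+2)+1$,
\begin{equation}\label{eq:room}
rN-|X|\ge(k+1)N-km=\frac{(k+1)^2}{k+2}\,m-km=\frac ms\ge\mu n .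
\end{equation}
So $N$ tiles have room for all of $X$ and for $\mu n$ further vertices; this is the reason for the choice $s=k+2$.

Let $C_1=K_F\mu^{-r}$ with $K_F$ from Lemma~\ref{lem:almost}, and let $C=2C_1=2K_F(2rs^{I+1})^r$. By the minimality of $I$ we have $I\le1+\log(1/\alpha)/\log(1+s^{-k}/2)$, so $s^{I}\le s\alpha^{-\gamma}$ with $\gamma=\log s/\log(1+s^{-k}/2)$. Hence $C\le2K_F(2rs^2)^r\alpha^{-\gamma r}\le K\alpha^{-K}$ for $K=\max\{2K_F(2rs^2)^r,\gamma r\}$, which depends only on $F$.

Let $G_1$ and $G_2$ be independent binomial random $k$-graphs on $V=V(H)$, each with edge probability $p_1=C_1n^{-\theta}$. Their union is binomial with edge probability at most $Cn^{-\theta}$, so it suffices to show that a.a.s.\ $H\cup G_1\cup G_2$ has an $F$-factor.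

\subsection*{Step 1: tiling outside the box}
By Lemma~\ref{lem:almost}, a.a.s.\ every set of at least $\mu n$ vertices contains a copy of $F$ in $G_1$. Assume this, and choose disjoint copies of $F$ in $G_1[V\setminus X]$ one at a time, by a fixed rule, until exactly $(n-rN)/r$ are chosen; this number is an integer because $r\mid n$. The process does not stop early: while fewer copies are chosen, more than $(n-|X|)-(n-rN)=rN-|X|\ge\mu n$ vertices of $V\setminus X$ are uncovered, by \eqref{eq:room}. Let $W$ be the set of uncovered vertices of $V$. Then $X\subseteq W$ and $|W|=rN$, and $W$ is determined by $G_1$, so it is independent of $G_2$. From now on fix any set $W$ with $X\subseteq W$ and $|W|=rN$. We show that $H[W]\cup G_2[W]$ has an $F$-factor with probability $1-o(1)$, uniformly in $W$.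

\subsection*{Step 2: a random tiling of $W$}
Identify $V(F)$ with $\{1,\dots,r\}$ so that $e_0=\{1,\dots,k\}$. A \emph{slot} is a pair $(i,l)$ with $1\le i\le N$ and $1\le l\le r$, the position of vertex $l$ of $F$ in tile $i$. We place the $rN$ vertices of $W$ into the $rN$ slots at random, writing $x_i^l$ for the vertex in slot $(i,l)$.

First fill the slots with $l\le k$. For $i=1,\dots,N$ in turn, let $e_i=\{x_i^1,\dots,x_i^k\}$ with $x_i^j\in X_j$ be uniformly random among the edges of $H$ that cross $(X_1,\dots,X_k)$ and are disjoint from $e_1,\dots,e_{i-1}$. At this moment each $X_j$ has $m-(i-1)>m-N=m/s$ unused vertices, so by Lemma~\ref{lem:box} there are at least $\alpha(m/s)^k$ choices for $e_i$. Then assign the $L=(r-k)N$ vertices of $W\setminus(e_1\cup\dots\cup e_N)$ to the $L$ slots with $l>k$ by a uniformly random bijection. These \emph{free} slots ask nothing of $H$. They receive the vertices left by Step~1, about which we know nothing, and the unused vertices of the box; this is why no degree condition is needed.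

The sets $T_i=\{x_i^1,\dots,x_i^r\}$ partition $W$. Let $F_i$ be the copy of $F$ on $T_i$ given by $l\mapsto x_i^l$, so that $e_i$ is the image of $e_0$, and let
\[
\Phi=\bigcup_{i=1}^N\big(E(F_i)\setminus\{e_i\}\big),
\]
a random subset of the set $\Omega$ of all $k$-subsets of $W$. If $G_2$ contains a value of $\Phi$, then for an outcome with this value the copies $F_1,\dots,F_N$ form an $F$-factor of $H[W]\cup G_2[W]$.

\subsection*{Step 3: $\Phi$ is spread}
We first show that, up to a constant factor per vertex, the placement behaves like a uniformly random one.

\begin{lemma}\label{lem:slots}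
Let $K_1=\max\{s^k/(\alpha c),\,2\mathrm e/c\}\ge1$. If a vertex is prescribed for each of $a$ distinct slots, then all $a$ prescriptions hold with probability at most $(K_1/n)^a$.
\end{lemma}

\begin{proof}
Let $g_i$ of the prescribed slots have the form $(i,l)$ with $l\le k$, and let $h$ of them be free, so $a=h+\sum_ig_i$. Condition on $e_1,\dots,e_{i-1}$. At most $m^{k-g_i}$ crossing edges agree with the $g_i$ prescriptions for $e_i$, so for $g_i\ge1$ these hold with conditional probability at most
\[
\frac{m^{k-g_i}}{\alpha(m/s)^k}=\frac{s^k}{\alpha}\,m^{-g_i}\le\Big(\frac{s^k}{\alpha m}\Big)^{g_i}\le\Big(\frac{K_1}{n}\Big)^{g_i},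
\]
where we used $s^k/\alpha\ge1$ and $m\ge cn$. For $g_i=0$ the bound $(K_1/n)^{g_i}=1$ is trivial. Given all $e_i$, the $h$ prescriptions for free slots are either impossible (a vertex is prescribed twice or lies in some $e_i$) or hold with probability $(L-h)!/L!$. By \eqref{eq:bijection} and $L\ge N\ge m/2\ge cn/2$, this is at most $(\mathrm e/L)^h\le(K_1/n)^h$. Multiplying the conditional bounds gives the lemma.
\end{proof}

To pass from vertices to edges, view a set $S$ of edges as a $k$-graph and split it into connected components. A component with $a$ vertices must lie in one tile. The tile can be chosen in at most $n$ ways, and then $a$ vertices have to be in prescribed slots, which gives probability of order $n^{-(a-1)}$. The exponent $a-1$ is the quantity that \eqref{eq:sparse} compares with the number of edges.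

\begin{lemma}\label{lem:phi}
The random set $\Phi$ is $q_0$-spread for $q_0=K_2n^{-\theta'}$, where $K_2=(rK_1)^r$.
\end{lemma}

\begin{proof}
Let $S\subseteq\Omega$ be nonempty with $\mathbb P(S\subseteq\Phi)>0$; for other $S$ there is nothing to prove. Let $S_1,\dots,S_b$ be the connected components of $S$, that is, the classes of the equivalence relation generated by ``the two edges intersect''. Let $A_j$ be the set of vertices in the edges of $S_j$ and $a_j=|A_j|$. The sets $A_j$ are disjoint.

Suppose that $S\subseteq\Phi$. Every member of $\Phi$ lies inside a tile and the tiles are disjoint, so two intersecting members of $\Phi$ lie in the same tile. Hence for each $j$ there is $f(j)\in\{1,\dots,N\}$ with $S_j\subseteq E(F_{f(j)})\setminus\{e_{f(j)}\}$. This has two consequences. First, since the event has positive probability, each $S_j$ is isomorphic to a subgraph of $F-e_0$, so $a_j\le r$, and $a_j-1\ge\theta'|S_j|$ by \eqref{eq:sparse}. Second, every vertex $v\in A_j$ occupies a slot $(f(j),l(v))$ with $l(v)\in\{1,\dots,r\}$, and distinct vertices occupy distinct slots. There are at most $N^b$ maps $f$ and at most $r^{a_1+\dots+a_b}$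 maps $l$, and for each pair Lemma~\ref{lem:slots} applies with $a=\sum_ja_j$. Using $N\le n$, $rK_1\ge1$, $a_j\le r$ and $|S_j|\ge1$,
\[
\mathbb P(S\subseteq\Phi)\le N^b\Big(\frac{rK_1}{n}\Big)^{\sum_ja_j}\le\prod_{j=1}^bK_2\,n^{-(a_j-1)}\le\prod_{j=1}^b\big(K_2n^{-\theta'}\big)^{|S_j|}=q_0^{|S|}.\qedhere
\]
\end{proof}

\subsection*{Step 4: conclusion}
Every value of $\Phi$ is nonempty, since $e(F)\ge2$, and has size at most $e(F)N\le n^2$ for large $n$. Apply Lemma~\ref{lem:spread} with $\ell=n^2$ and $j=\lceil\log n\rceil$. Since $\theta'>\theta$,
\[
jK_0q_0\log\ell=2K_0K_2\lceil\log n\rceil(\log n)\,n^{-\theta'}=o(n^{-\theta}),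
\]
so this quantity is at most $p_1$ once $n$ is large in terms of $F$ and $\alpha$. The edge set of $G_2[W]$ is distributed as $\Omega_{p_1}$, so it contains a value of $\Phi$ with probability at least $1-2^{-\log n}$, for every admissible $W$. In that case the $F$-factor of $H[W]\cup G_2[W]$ from Step~2 and the tiling of $V\setminus W$ from Step~1 together form an $F$-factor of $H\cup G_1\cup G_2$. This proves Theorem~\ref{thm:dense}.\qed

\begin{remark}
The hypothesis $e(F)\ge2$ gives $r\ge k+1$, hence the free slots and \eqref{eq:room}; for a single edge the conclusion is false by Proposition~\ref{prop:lower}(b). The hypothesis $m(F-e_0)<m(F)$ is used only in Step~4, and it cannot be dropped either. Let $F$ consist of two disjoint edges. Then $m(F)=\max\{\frac1{k-1},\frac2{2k-1}\}=\frac1{k-1}=m(F-e_0)$, an $F$-factor is a perfect matching, and Proposition~\ref{prop:lower}(b) again shows that the conclusion fails.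
\end{remark}

\section{Perfect matchings: proof of Theorem~\ref{thm:matching}}\label{sec:matching}

For a single edge there are no free slots. At $p=Cn^{-(k-1)}$ a positive fraction of the vertices lies in no random edge (Lemma~\ref{lem:uncovered} with $t=k-1$), and each of them must be covered by an edge of $H$. We take an almost perfect matching of random edges and absorb the uncovered vertices, $k$ at a time, by a local switch.

\subsection*{The switch}
For $k=2$, let $u_1,u_2$ be uncovered and let $y^1y^2$ be a matching edge with $u_1y^1,u_2y^2\in E(H)$. Replacing $y^1y^2$ by these two edges covers $u_1$ and $u_2$ as well. In general, take $k$ uncovered vertices and $k-1$ matching edges and write them as the rows of a $k\times k$ array: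
\[
\begin{array}{cccc}
u_1&u_2&\cdots&u_k\\
y_{1}^1&y_{1}^2&\cdots&y_{1}^k\\
\vdots&\vdots&&\vdots\\
y_{k-1}^1&y_{k-1}^2&\cdots&y_{k-1}^k
\end{array}
\]
If all $k$ columns are edges of $H$, replace the last $k-1$ rows by the $k$ columns. The columns are disjoint and cover the whole array.

The difficulty is that we know little about the position of a greedily chosen matching relative to $H$. The remedy is symmetry. The law of the random $k$-graph is invariant under relabeling the vertices, so we may choose the matching first and then place it on $V(H)$ by a uniformly random permutation. Each column then completes $u_j$ to an edge of $H$ with probability bounded below, by the degree condition at $u_j$.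

\subsection*{Parameters and the almost perfect matching}
We may assume $\alpha\le1$, since otherwise no $H$ satisfies the hypothesis. Let
\[
b=\Big\lfloor\frac{\alpha n}{4k^2}\Big\rfloor,\qquad\rho=\Big(\frac\alpha2\Big)^k,\qquad\beta=\frac{\alpha\rho}{16k^2},\qquad\mu=\frac{k\beta}2,\qquad g=\Big\lceil\frac{\mu n}k\Big\rceil,\qquad Q=\frac nk-g .
\]
We shall examine $b$ groups of $k-1$ matching edges, each suitable for a given switch with probability at least $\rho$, and perform $g$ switches. For large $n$ we have $g=\lceil\beta n/2\rceil\le\beta n\le n/(2k)$, so $Q\ge n/(2k)$, and $b\ge\alpha n/(8k^2)$, so $b\rho\ge2\beta n$.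

A single edge has $m=1/(k-1)$. Let $C$ be the constant $K_F\mu^{-k}$ of Lemma~\ref{lem:almost} for this $F$, let $p=Cn^{-(k-1)}$ and $G=H^{(k)}(n,p)$. Then a.a.s.\ every set of at least $\mu n$ vertices contains an edge of $G$. In this event $G$ has a matching $f_1,\dots,f_Q$, found greedily: while fewer than $Q$ edges are chosen, more than $n-kQ=kg\ge\mu n$ vertices are uncovered. Fix such a matching, and an order $(f_i^1,\dots,f_i^k)$ of the vertices of each $f_i$, by a rule that depends only on $G$.

Let $\sigma$ be a uniformly random permutation of $V=V(H)$, independent of $G$. Since $\sigma(G)$ has the same law as $G$, it suffices to show that a.a.s.\ $H\cup\sigma(G)$ has a perfect matching. Condition on a $G$ that has the matching above. Then the vertices $y_i^j=\sigma(f_i^j)$, for $1\le i\le Q$ and $1\le j\le k$, form a uniformly random sequence of distinct vertices, and the sets $\sigma(f_i)=\{y_i^1,\dots,y_i^k\}$ form a matching in $\sigma(G)$.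

\subsection*{Every tuple has many good blocks}
For $1\le a\le b$ let $B_a=\{(a-1)(k-1)+1,\dots,a(k-1)\}$ be the $a$-th \emph{block}. All blocks lie in $\{1,\dots,Q\}$, because $b(k-1)\le\alpha n/(4k)\le Q$. For a tuple $u=(u_1,\dots,u_k)$ of distinct vertices, call a block $B$ \emph{$u$-good} if $\{u_j\}\cup\{y_i^j:i\in B\}\in E(H)$ for every $j$. The uncovered vertices depend on $\sigma$, so we need good blocks for all tuples simultaneously.

Fix $u$. Reveal the vertices $y_i^j$ block by block, and inside a block $B$ column by column, where column $j$ is $(y_i^j)_{i\in B}$. When a column $j$ is about to be revealed, the set $D$ of vertices revealed so far has $|D|\le bk(k-1)\le\alpha n/4$. A vertex other than $u_j$ lies in at most $n^{k-2}$ edges together with $u_j$. Hence at least $\alpha n^{k-1}-|D|n^{k-2}\ge\frac\alpha2n^{k-1}$ edges of $H$ contain $u_j$ and have their other $k-1$ vertices outside $D$. Given the past, the column is uniform among the at most $n^{k-1}$ ordered $(k-1)$-tuples of distinct vertices outside $D$, and each of these edges accounts for $(k-1)!\ge1$ such tuples. So the column completes $u_j$ to an edge of $H$ with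 conditional probability at least $\alpha/2$. Multiplying over the $k$ columns, each block is $u$-good with probability at least $\rho$, conditionally on all earlier blocks.

It follows that the number of $u$-good blocks stochastically dominates a binomial variable $Z$ with parameters $b$ and $\rho$. Chernoff's bound states that $\mathbb P(Z\le\mathbb EZ/2)\le\exp(-\mathbb EZ/8)$ for a binomial variable $Z$. As $\mathbb EZ=b\rho\ge2\beta n$, there are fewer than $\beta n$ good blocks with probability at most $\mathrm e^{-\beta n/4}$. A union bound over at most $n^k$ tuples shows that a.a.s.\ every tuple $u$ has at least $\beta n\ge g$ good blocks.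

\subsection*{Switching}
Split the $n-kQ=kg$ vertices not covered by $\sigma(f_1),\dots,\sigma(f_Q)$ into $g$ ordered $k$-tuples. Assign to these tuples, one after another, distinct good blocks; this is possible since each tuple has at least $g$ good blocks and at most $g-1$ blocks are taken by the others. For each tuple $u$ with its block $B$, replace the $k-1$ edges $\sigma(f_i)$, $i\in B$, by the $k$ edges $\{u_j\}\cup\{y_i^j:i\in B\}$ of $H$. Different switches involve disjoint sets of vertices, and each covers its tuple together with the vertices of the removed edges. The result is a perfect matching of $H\cup\sigma(G)$, which proves Theorem~\ref{thm:matching}.\qed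

\section{Lower bounds: proof of Proposition~\ref{prop:lower}}\label{sec:lower}

Let $t$, $r$, $M$, $\theta$ be as in the proposition, and let $G=H^{(k)}(n,p)$. Part~(a) rests on counting the vertices that lie in no random clique. The number of cliques through a vertex has constant mean $\Lambda$, and such cliques rarely share an edge, so one expects a vertex to be missed with probability about $\mathrm e^{-\Lambda}$. We bound this probability from below for one vertex and from above for two vertices, which is what the second moment method needs.

\begin{lemma}\label{lem:uncovered}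
Let $C>0$, $p=Cn^{-\theta}$ and $\Lambda=C^M/t!$, and let $Y$ be the number of vertices that lie in no copy of $K^{(k)}_{t+1}$ in $G$. For every $\varepsilon>0$, a.a.s.\ $Y\ge(\mathrm e^{-\Lambda}-\varepsilon)n$.
\end{lemma}

\begin{proof}
Note that $n^tp^M=C^M$. Call an $r$-set \emph{complete} if all of its $M$ subsets of size $k$ are edges of $G$, and let $Y_v$ be the indicator of the event that no complete $r$-set contains $v$.

Harris' inequality states that events $D_1,\dots,D_j$ that are determined by $\Omega_p$ and preserved under removing elements satisfy $\mathbb P(\bigcap_iD_i)\ge\prod_i\mathbb P(D_i)$. The events ``$R$ is not complete'' are of this kind, so $\mathbb P(Y_v=1)\ge(1-p^M)^{\binom{n-1}{t}}$. The right side tends to $\mathrm e^{-\Lambda}$, because $p^M\to0$ and $\binom{n-1}{t}p^M\to\Lambda$. Hence $\mathbb EY\ge(\mathrm e^{-\Lambda}-o(1))n$.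

Now let $u\ne v$ and apply the second bound of Theorem~\ref{thm:janson} to the cliques on the $r$-sets that meet $\{u,v\}$. Here $\lambda=\big(2\binom{n-1}{t}-\binom{n-2}{t-1}\big)p^M\to2\Lambda$. Two distinct such $r$-sets $R_1,R_2$ share a $k$-set exactly when $a=|R_1\cap R_2|$ satisfies $k\le a\le t$ (for $t=k-1$ this never happens). For given $a$, the union $R_1\cup R_2$ has $2r-a$ vertices and contains $u$ or $v$, so there are $O(n^{2r-a-1})$ such pairs, and both sets are complete with probability $p^{2M-\binom ak}$. Since $2r-a-1=2t+1-a$, these pairs contribute
\[
O\big(n^{2t+1-a}p^{2M-\binom ak}\big)=O\big(n^{1-a}p^{-\binom ak}\big)=O\big(n^{-(a-1)+\theta\binom ak}\big)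
\]
to $\Delta$. By Lemma~\ref{lem:clique}, $\binom ak/(a-1)<M/t=1/\theta$ for $k\le a\le t$, so the exponent is negative and $\Delta=o(1)$. Thus $\mathbb P(Y_u=Y_v=1)\le\mathrm e^{-2\Lambda}+o(1)$, and by symmetry the error term is the same for all pairs. Therefore
\[
\operatorname{Var}Y=\mathbb EY^2-(\mathbb EY)^2\le n+n^2\big(\mathrm e^{-2\Lambda}+o(1)\big)-n^2\big(\mathrm e^{-\Lambda}-o(1)\big)^2=o(n^2),
\]
and Chebyshev's inequality gives $\mathbb P(Y\le\mathbb EY-\varepsilon n/2)\le4\operatorname{Var}Y/(\varepsilon n)^2\to0$.
\end{proof}

\begin{proof}[Proof of Proposition~\ref{prop:lower}]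
In (a) and (c) we use the $k$-graph $H_A$ of all $k$-sets that meet a set $A$ of $\lceil\alpha n\rceil$ vertices, where $\alpha<1/2$. A $(k-1)$-set disjoint from $A$ lies in $|A|$ edges of $H_A$, and a $(k-1)$-set that meets $A$ lies in $n-k+1$ edges, so $\delta_{k-1}(H_A)\ge\alpha n$ for large $n$. In any tiling of $H_A\cup G$ at most $|A|$ tiles meet $A$, and every other tile has all its edges in $G$.

(a) In a $K^{(k)}_{t+1}$-factor of $H_A\cup G$, a vertex that lies in no clique of $G$ belongs to a tile that meets $A$. So a factor forces $Y\le r|A|\le r(\alpha n+1)$. The hypothesis on $C$ says that $\mathrm e^{-\Lambda}>r\alpha$, and Lemma~\ref{lem:uncovered} with $\varepsilon=(\mathrm e^{-\Lambda}-r\alpha)/2$ shows that a.a.s.\ $Y>r(\alpha n+1)$. Hence a.a.s.\ there is no factor.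

For the consequences, fix $\alpha<1/r$. Then $\log\frac1{r\alpha}>0$, so the hypothesis holds for small $C>0$, and by monotonicity every $p=o(n^{-\theta})$ fails as well. A constant $C(\alpha)$ that works in Theorem~\ref{thm:main} must violate the hypothesis, which is the stated bound. Finally, let $\alpha(n)\to0$ and let $C>0$ be arbitrary. Choose a constant $\alpha_0\in(0,1/r)$ so small that $C^M/t!<\log\frac1{r\alpha_0}$. The $k$-graphs above for $\alpha_0$ have minimum codegree at least $\alpha_0n\ge\alpha(n)n$ for large $n$, and for $p=Cn^{-\theta}$ a.a.s.\ there is no factor. So no constant $C$ works for $\alpha(n)$.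

(b) Let $H$ be the complete $k$-graph on $V\setminus\{v\}$ together with the isolated vertex $v$. Then $e(H)=\binom{n-1}{k}\ge\alpha n^k$ for large $n$, as $\alpha<1/k!$. With probability $(1-p)^{\binom{n-1}{k-1}}\to\mathrm e^{-C/(k-1)!}$ the vertex $v$ lies in no edge of $G$. Then $v$ is isolated in $H\cup G$, and there is no perfect matching.

(c) Let $J\subseteq F$ attain the maximum in the definition of $m(F)$, so that $v(J)-e(J)/m(F)=1$. For $p=o(n^{-1/m(F)})$ the expected number of copies of $J$ in $G$ is at most $n^{v(J)}p^{e(J)}=o\big(n^{v(J)-e(J)/m(F)}\big)=o(n)$. An $F$-factor of $H_A\cup G$ has at least $n/v(F)-\lceil\alpha n\rceil$ tiles inside $G$, and this is at least $\varepsilon n$ for some constant $\varepsilon>0$ because $\alpha<1/v(F)$. These tiles contain at least $\varepsilon n$ disjoint copies of $J$ in $G$. By Markov's inequality, $G$ has $\varepsilon n$ copies of $J$ with probability $o(1)$.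
\end{proof}

\begin{thebibliography}{9}

\bibitem{CHMS}
Yulin Chang, Jie Han, Patrick Morris, Lin Sun,
\emph{Clique-factors in randomly perturbed hypergraphs},
arXiv:2610.41340 (2026).

\bibitem{JLR}
Janson, \L uczak, Ruci\'nski,
\emph{Random Graphs}.

\bibitem{PP}
Park, Pham,
\emph{A proof of the Kahn--Kalai conjecture},
J. Amer. Math. Soc. (2024).

\end{thebibliography}
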